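\title{Subspace families without a strong copy of a linear lattice: beating the middle layers}

\begin{abstract}
Let $L_n(q)$ be the lattice of subspaces of $\mathbb F_q^n$. The union of the $d$ largest layers of $L_n(q)$ contains no strong copy of $L_d(q)$, and one may ask whether this family is asymptotically optimal for fixed $q$ and $d\ge2$ as $n\to\infty$. We show that it is not. Along $n\equiv d\pmod 2$ it can be enlarged by a fixed positive proportion when $q\ge4$ and $d\ge4$, $d\ne5$; when $q=3$ and $d\ge4$ is even or $d\ge9$ is odd; and when $q=2$ and $d\ge60$. For even $d\ge4$ the excess over the $d$ largest layers, measured in units of the smallest of them, is $q^{-1}+O(q^{-2})$ uniformly in $n$ and $d$. The constructions are economical coverings of incident pairs of subspaces in a space of bounded dimension, built from alternating forms and field extensions and then transferred to all large $n$.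
\end{abstract}

\section{Introduction}\label{sec:intro}

Let $q$ be a prime power. The \emph{linear lattice} $L_n(q)$ is the poset of all subspaces of $\mathbb F_q^n$, ordered by inclusion. Its $j$-th \emph{layer} is the set of subspaces of dimension $j$; its size is the Gaussian binomial coefficient $\genfrac{[}{]}{0pt}{}{n}{j}_q$, and we drop the subscript $q$. Given posets $P$ and $R$, a subset $R'\subseteq R$ is a \emph{strong copy} of $P$ in $R$ if there is a bijection $\iota\colon P\to R'$ such that $p\le p'$ in $P$ if and only if $\iota(p)\le\iota(p')$ in $R$. Let $\operatorname{La}^*_q(n,P)$ be the largest size of a family $\mathcal F\subseteq L_n(q)$ that contains no strong copy of $P$, and let $\Sigma_q(n,d)$ be the sum of the $d$ largest of the numbers $\genfrac{[}{]}{0pt}{}{n}{j}$, $0\le j\le n$. We take for $P$ a smaller linear lattice $L_d(q)$ over the same field.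

A strong copy of $L_d(q)$ contains a chain of $d+1$ subspaces, and these have distinct dimensions. So a union of $d$ layers contains no copy, and
\begin{equation}\label{eq:trivial}
\operatorname{La}^*_q(n,L_d(q))\ge\Sigma_q(n,d).
\end{equation}
For $n=d$ equality holds, since the only copy is the whole lattice and it suffices to delete the zero subspace. It is known that equality holds whenever $q\ge3$, $d\ge2$, $n\ge d+1$, and $n$ and $d$ have opposite parity. We study the following problem of Patk\'os and Tompkins \cite{PT}: is it true that for every fixed prime power $q$ and every fixed $d\ge2$,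
\begin{equation}\label{eq:question}
\operatorname{La}^*_q(n,L_d(q))=(1+o(1))\,\Sigma_q(n,d)\qquad(n\to\infty)\,?
\end{equation}

One would guess that it is. Let $n=2\ell+d$. A competitor to the $d$ largest layers lives essentially in the $d+1$ layers $\ell,\dots,\ell+d$, and it must omit a member of every interval between an $\ell$-dimensional subspace $A$ and an $(\ell+d)$-dimensional subspace $B\supseteq A$. Omitting layer $\ell$ does this without waste, since every such interval loses exactly one member. A double count (Section~\ref{sec:transversal}) shows that any other choice saves at most a fraction of about $1/q$ of that layer. To save anything, one has to hit the intervals by subspaces of the inner layers with very little overlap, and to do so for all large $n$. Nevertheless this can be done, and \eqref{eq:question} is false.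

\begin{theorem}\label{thm:main}
Let $q\ge4$ be a prime power and let $d\ge4$, $d\ne5$. There are $\varepsilon=\varepsilon(q,d)>0$ and $n_0$ such that
\[
\operatorname{La}^*_q(n,L_d(q))\ge(1+\varepsilon)\,\Sigma_q(n,d)\qquad\text{for all } n\ge n_0 \text{ with } n\equiv d\pmod 2 .
\]
\end{theorem}

For instance, for $q=d=4$ and every even $n\ge6$ we shall find
\begin{equation}\label{eq:fourfour}
\operatorname{La}^*_4(n,L_4(4))\ge\Sigma_4(n,4)+57\cdot4^{\,n^2/4-9}.
\end{equation}

\begin{theorem}\label{thm:small}
\begin{enumerate}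
\item[(a)] The conclusion of Theorem~\ref{thm:main} also holds for $q=3$ and all even $d\ge4$ and all odd $d\ge9$, and for $q=2$ and all $d\ge60$. Hence for every $q$ the formula \eqref{eq:question} fails for all sufficiently large $d$, of both parities.
\item[(b)] For every prime power $q$ and every even $d\ge4$, already $\operatorname{La}^*_q(d+2,L_d(q))>\Sigma_q(d+2,d)$.
\end{enumerate}
\end{theorem}

For even $d$ the saving allowed by the double count is attained to first order in $1/q$.

\begin{theorem}\label{thm:sharp}
For every prime power $q$, every even $d\ge4$ and every even $n\ge d+2$,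
\[
\frac1q-\frac6{q^2}\ \le\ \frac{\operatorname{La}^*_q(n,L_d(q))-\Sigma_q(n,d)}{\genfrac{[}{]}{0pt}{}{n}{(n-d)/2}}\ \le\ \frac1q+\frac2{q^2}.
\]
\end{theorem}

The cases $d\in\{2,3,5\}$, $(q,d)=(3,7)$, and $q=2$ with $d<60$ of \eqref{eq:question} are not settled here.

The proof has three ingredients. Section~\ref{sec:symplectic} treats $n=d+2$ with $d$ even, where an alternating form yields an economical way to hit all intervals between a point and a hyperplane. Section~\ref{sec:window} transfers such a covering of a space of bounded dimension to $\mathbb F_q^n$ for all large $n$, at a loss that shrinks as the codimension $m$ allowed in the covering grows. Section~\ref{sec:field} constructs coverings for every $m$; these give odd $d$ in Section~\ref{sec:parameters} and, after one refinement, $q=2$ in Section~\ref{sec:two}.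

\section{Counting facts}\label{sec:facts}

A \emph{point} is a subspace of dimension $1$, a \emph{line} one of dimension $2$. Put $\theta_j=\frac{q^j-1}{q-1}$, the number of points of $\mathbb F_q^j$, and $\varphi=\prod_{h\ge1}(1-q^{-h})$. Recall that
\begin{equation}\label{eq:gauss}
\genfrac{[}{]}{0pt}{}{n}{j}=\prod_{h=1}^j\frac{q^{n-h+1}-1}{q^h-1}=\genfrac{[}{]}{0pt}{}{n}{n-j},
\qquad
\genfrac{[}{]}{0pt}{}{n}{j-1}\Big/\genfrac{[}{]}{0pt}{}{n}{j}=\frac{q^j-1}{q^{n-j+1}-1},
\end{equation}
so the layer sizes are symmetric and increase toward the middle. For integers $x\ge0$, $y\ge1$,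
\begin{equation}\label{eq:ratio}
q^x\le\frac{q^{x+y}-1}{q^y-1}\le\frac{q^x}{1-q^{-y}} .
\end{equation}
Reordering the numerators in \eqref{eq:gauss} as $q^{n-j+h}-1$, $1\le h\le j$, and applying \eqref{eq:ratio} to each factor gives
\begin{equation}\label{eq:gaussbound}
q^{j(n-j)}\le\genfrac{[}{]}{0pt}{}{n}{j}\le q^{j(n-j)}/\varphi .
\end{equation}
Euler's pentagonal number theorem states that $\varphi=1+\sum_{h\ge1}(-1)^h\big(x^{h(3h-1)/2}+x^{h(3h+1)/2}\big)$ with $x=1/q$. The brackets decrease to $0$, so
\begin{equation}\label{eq:phi}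
\varphi\ge1-q^{-1}-q^{-2}.
\end{equation}

Two more facts are used repeatedly. An $a$-dimensional subspace $A$ of an $(a+w)$-dimensional space has exactly $q^{aw}$ complements: they are the graphs of the linear maps from one fixed complement to $A$. If $K$ is a finite extension of $\mathbb F_q$, the trace $\operatorname{Tr}\colon K\to\mathbb F_q$ is a nonzero $\mathbb F_q$-linear map; hence $\operatorname{Tr}(\lambda u)=0$ for all $\lambda\in K$ forces $u=0$.

\section{Transversals of the middle intervals}\label{sec:transversal}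

From now on $n=2\ell+d$ with $\ell\ge0$, $d\ge1$, and $V=\mathbb F_q^n$. The \emph{middle layers} are the layers $\ell,\dots,\ell+d$. The two end layers have the same size and are the smallest of these, so $\Sigma_q(n,d)=\sum_{j=1}^d\genfrac{[}{]}{0pt}{}{n}{\ell+j}$. We write
\[
\operatorname{exc}(n,d)=\operatorname{La}^*_q(n,L_d(q))-\Sigma_q(n,d)
\]
for the \emph{excess}. The right unit for it is $\genfrac{[}{]}{0pt}{}{n}{\ell}$. Since $\lfloor n^2/4\rfloor=\ell(\ell+d)+\lfloor d^2/4\rfloor$, the bounds \eqref{eq:gaussbound} give $\Sigma_q(n,d)\le d\,q^{\lfloor n^2/4\rfloor}/\varphi$ and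
\begin{equation}\label{eq:unit}
\frac{\varphi}{d}\,q^{-\lfloor d^2/4\rfloor}\,\Sigma_q(n,d)\ \le\ \genfrac{[}{]}{0pt}{}{n}{\ell}\ \le\ \Sigma_q(n,d).
\end{equation}
Thus for fixed $q$ and $d$ an excess is a positive proportion of $\Sigma_q(n,d)$ exactly when it is a positive proportion of one end layer.

A \emph{middle interval} is a set $[A,B]=\{U:A\subseteq U\subseteq B\}$ with $A\subseteq B$, $\dim A=\ell$, $\dim B=\ell+d$. The map $U\mapsto U/A$ shows that it is a strong copy of $L_d(q)$. A \emph{transversal} is a set of subspaces in the middle layers that meets every middle interval, and $\tau(n,d)$ is the least size of a transversal. Layer $\ell$ is a transversal, so $\tau(n,d)\le\genfrac{[}{]}{0pt}{}{n}{\ell}$.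

\begin{lemma}\label{lem:transversal}
$\displaystyle \genfrac{[}{]}{0pt}{}{n}{\ell}-\tau(n,d)\ \le\ \operatorname{exc}(n,d)\ \le\ \genfrac{[}{]}{0pt}{}{n}{\ell}-\tau(n,d)+4q^{-d-1}\genfrac{[}{]}{0pt}{}{n}{\ell}$.
\end{lemma}

\begin{proof}
Let $T$ be a transversal and let $\mathcal F$ be the union of the middle layers with $T$ removed, so $|\mathcal F|=\Sigma_q(n,d)+\genfrac{[}{]}{0pt}{}{n}{\ell}-|T|$. Suppose that $\iota$ embeds $L_d(q)$ as a strong copy in $\mathcal F$, and put $A=\iota(0)$, $B=\iota(\mathbb F_q^d)$. A maximal chain of $L_d(q)$ goes to a chain of $d+1$ subspaces from $A$ to $B$ with dimensions in $\{\ell,\dots,\ell+d\}$, so $\dim A=\ell$ and $\dim B=\ell+d$. The image of $\iota$ lies in $[A,B]$ and has $|L_d(q)|=|[A,B]|$ elements. Hence $[A,B]\subseteq\mathcal F$, although $[A,B]$ meets $T$. This contradiction proves the lower bound.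

Conversely, let $\mathcal F$ contain no strong copy of $L_d(q)$. No middle interval is contained in $\mathcal F$, so the subspaces of the middle layers missing from $\mathcal F$ form a transversal, and $\mathcal F$ has at most $\Sigma_q(n,d)+\genfrac{[}{]}{0pt}{}{n}{\ell}-\tau(n,d)$ members in the middle layers. For $1\le j\le\ell$, \eqref{eq:gauss} and \eqref{eq:ratio} bound the ratio of layer $j-1$ to layer $j$ by $q^{2j-n-1}\le q^{-d-1}\le\frac12$. Summing a geometric series, the layers below $\ell$ have total size at most $2q^{-d-1}\genfrac{[}{]}{0pt}{}{n}{\ell}$, and by symmetry so do the layers above $\ell+d$.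
\end{proof}

So the problem is to find transversals smaller than an end layer. How efficiently a subspace hits middle intervals depends only on its dimension. Each middle interval has $\genfrac{[}{]}{0pt}{}{d}{j}$ members in layer $\ell+j$, and the group $GL(V)$ permutes the middle intervals and is transitive on each layer. Hence a subspace of dimension $\ell+j$ lies in the fraction
\[
\frac{\genfrac{[}{]}{0pt}{}{d}{j}}{\genfrac{[}{]}{0pt}{}{n}{\ell+j}}=\frac1{\rho_j\genfrac{[}{]}{0pt}{}{n}{\ell}}
\quad\text{of all middle intervals, where}\quad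
\rho_j=\frac{\genfrac{[}{]}{0pt}{}{n}{\ell+j}}{\genfrac{[}{]}{0pt}{}{d}{j}\genfrac{[}{]}{0pt}{}{n}{\ell}} .
\]
By \eqref{eq:gauss},
\begin{equation}\label{eq:rho}
\rho_j=\prod_{h=1}^j\frac{q^{n-\ell-h+1}-1}{q^{d-h+1}-1}\cdot\frac{q^h-1}{q^{\ell+h}-1}.
\end{equation}
Here $\rho_0=\rho_d=1$, while $\rho_1\to(1-q^{-1})/(1-q^{-d})$ as $\ell\to\infty$, which is less than $1$ for $d\ge2$. A subspace of layer $\ell+1$ is thus slightly more efficient than one of an end layer. The advantage of the inner layers is bounded.

\begin{proposition}\label{prop:upper}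
$\tau(n,d)\ge\varphi\genfrac{[}{]}{0pt}{}{n}{\ell}$. In particular the upper bound of Theorem~\ref{thm:sharp} holds.
\end{proposition}

\begin{proof}
The fractions of intervals hit by the members of a transversal $T$ add up to at least $1$, so $|T|\ge\min_j\rho_j\cdot\genfrac{[}{]}{0pt}{}{n}{\ell}$. In \eqref{eq:rho} we have $n-\ell=\ell+d$, so the first quotient is at least $q^\ell$ by \eqref{eq:ratio}, and the second is at least $(q^h-1)/q^{\ell+h}=q^{-\ell}(1-q^{-h})$. Hence $\rho_j\ge\prod_{h=1}^j(1-q^{-h})\ge\varphi$. By Lemma~\ref{lem:transversal} and \eqref{eq:phi}, for $d\ge4$ the excess divided by $\genfrac{[}{]}{0pt}{}{n}{\ell}$ is at most $1-\varphi+4q^{-d-1}\le q^{-1}+q^{-2}+4q^{-5}\le q^{-1}+2q^{-2}$, because $q^3\ge4$.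
\end{proof}

\begin{remark}\label{rem:parity}
The same count shows why parity matters. Let $n=2\ell+d+1$ and consider families inside the layers $\ell,\dots,\ell+d$, of which $\ell+1,\dots,\ell+d$ are the $d$ largest. Formula \eqref{eq:rho} still holds, but now $n-\ell=\ell+d+1$, the first quotient is at least $q^{\ell+1}$, and $\rho_j\ge\prod_{h=1}^jq(1-q^{-h})\ge1$. No transversal is smaller than layer $\ell$, so no family inside these $d+1$ layers beats $\Sigma_q(n,d)$.
\end{remark}

\section{Points and hyperplanes: the case $n=d+2$}\label{sec:symplectic}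

The first case with room for a saving is $\ell=1$. The middle intervals are the intervals $[p,H]$ with $p$ a point and $H\supseteq p$ a hyperplane, and the transversal to beat is the set of all $\theta_{d+2}$ points. For even $d=2t$ an alternating form turns hyperplanes into points and the problem into one about lines.

Let $E=\mathbb F_q^{2t+2}$, $t\ge1$, carry a nondegenerate alternating bilinear form $\omega$. We recall the standard facts. The map $U\mapsto U^\perp$ reverses inclusion, $\dim U^\perp=\dim E-\dim U$, and $U^{\perp\perp}=U$; so every hyperplane is $h^\perp$ for a point $h$. A subspace $U$ is \emph{isotropic} if $\omega$ vanishes on $U\times U$, that is, $U\subseteq U^\perp$. Every point is isotropic, and distinct points $p,h$ span an isotropic line if and only if $p\subseteq h^\perp$. If $U$ is isotropic, $\omega$ induces a nondegenerate alternating form on $U^\perp/U$, and the isotropic subspaces containing $U$ are the preimages of the isotropic subspaces of $U^\perp/U$. In particular each point of $E$ lies on $\theta_{2t}$ isotropic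 lines. Any two nondegenerate alternating forms in the same dimension are equivalent.

\begin{lemma}\label{lem:lines}
Let $\mathcal T$ be a set of isotropic $(t+1)$-dimensional subspaces of $E$ such that every isotropic line lies in a member of $\mathcal T$. Then for every point $p$ and hyperplane $H\supseteq p$ there is $U\in\mathcal T$ with $p\subseteq U\subseteq H$.
\end{lemma}

\begin{proof}
Write $H=h^\perp$. If $p\ne h$, then $p+h$ is an isotropic line; if $p=h$, take any isotropic line through $p$. In both cases some $U\in\mathcal T$ contains $p$ and $h$, and $U\subseteq U^\perp\subseteq h^\perp=H$.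
\end{proof}

\begin{example}\label{ex:d2}
Let $d=2$, $t=1$. The hypothesis of Lemma~\ref{lem:lines} forces $\mathcal T$ to be the set of all isotropic lines of $\mathbb F_q^4$. Each of the $\theta_4$ points lies on $q+1$ of them and each has $q+1$ points, so there are $\theta_4=(q^2+1)(q+1)$ isotropic lines. This transversal lies in the inner layer and ties with the set of all points.
\end{example}

For $d=4$ one member of $\mathcal T$ covers many lines. Take $q=2$ and $E=\mathbb F_2^6$. There are $63$ points and $63\cdot15/3=315$ isotropic lines. An isotropic $3$-dimensional subspace contains $7$ lines, so at least $45$ of them are needed, and any number below $63$ is a gain. Each isotropic line $l$ lies in $3$ such subspaces, one for each point of $l^\perp/l$, so there are $315\cdot3/7=135$ of them, too many to take all. We need a rule that assigns to most lines one of their three subspaces, in such a way that the lines of a chosen subspace make the same choice.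

A field extension supplies the rule. If $K$ is the extension of $\mathbb F_q$ of degree $k$, the sets $Ky$ with $0\ne y\in K^{m+1}$ are $\mathbb F_q$-subspaces of dimension $k$, and every nonzero vector of $K^{m+1}$ lies in exactly one of them. We call them \emph{spread elements}. Define
\[
f_1=(q^2+1)(q+1),\qquad f_2=q^5+2q^3+q,\qquad f_t=f_{t-1}+q^{2t+1}+q^{t+1}\quad(t\ge3).
\]

\begin{proposition}\label{prop:T}
For every $t\ge1$ there is a set $\mathcal T_t$ of $f_t$ isotropic $(t+1)$-dimensional subspaces of $\mathbb F_q^{2t+2}$ such that every isotropic line lies in a member of $\mathcal T_t$.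
\end{proposition}

\begin{proof}
For $t=1$ see Example~\ref{ex:d2}. Let $t\ge2$, fix a point $z$, and let $\bar E=z^\perp/z$, of dimension $2t$. Let $K=\mathbb F_{q^t}$. The form $\operatorname{Tr}(x_0y_1-x_1y_0)$ on $K^2$ is alternating, and it is nondegenerate because for $x\ne0$ the map $y\mapsto x_0y_1-x_1y_0$ is onto $K$. So we may identify $\bar E$ with $K^2$ carrying this form. The form vanishes on each of the $q^t+1$ spread elements $D$, so the preimage $\hat D\subseteq z^\perp$ of $D$ is isotropic of dimension $t+1$ and contains $z$.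

\emph{Lines not contained in $z^\perp$.} For a point $p\not\subseteq z^\perp$ and a spread element $D$ put
\[
U(p,D)=p+(p^\perp\cap\hat D).
\]
Since $z\subseteq\hat D$ and $z\not\subseteq p^\perp$, the space $p^\perp\cap\hat D$ has dimension $t$ and does not contain $z$. So $U=U(p,D)$ is isotropic of dimension $t+1$, and $U\cap z^\perp=p^\perp\cap\hat D$ maps isomorphically onto $D$; thus $U$ determines $D$. Let $p'$ be any of the $\theta_{t+1}-\theta_t=q^t$ points of $U$ outside $z^\perp$. Then $p^\perp\cap\hat D\subseteq U\subseteq p'^\perp$, so $p^\perp\cap\hat D\subseteq p'^\perp\cap\hat D$. Both sides have dimension $t$, and therefore $U(p',D)=U$. This is the consistency we asked for. There are $q^{2t+1}$ points outside $z^\perp$, so the number of subspaces $U(p,D)$ is $q^{2t+1}(q^t+1)/q^t=q^{2t+1}+q^{t+1}$. Call them the members of type I.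

Let $l\not\subseteq z^\perp$ be an isotropic line, $p\subseteq l$ a point outside $z^\perp$, and $w=l\cap z^\perp$. Then $w\subseteq p^\perp$, so $w\ne z$, and the image of $w$ in $\bar E$ is a point of some spread element $D$. Hence $l=p+w\subseteq U(p,D)$.

\emph{Lines contained in $z^\perp$.} The image $\bar l$ in $\bar E$ of such a line $l$ is an isotropic point or line, and a point lies on an isotropic line. For $t\ge3$ take as members of type II the preimages in $z^\perp$ of the members of a set $\mathcal T_{t-1}$ formed in $\bar E$. They are isotropic of dimension $t+1$, and since $\bar l$ lies in a member of $\mathcal T_{t-1}$, the line $l$ lies in its preimage. Members of type II contain $z$ and members of type I do not, so the total number is $f_t$.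

For $t=2$ the spread elements are themselves isotropic lines of $\bar E$, and we can omit them: let type II consist of the preimages of the $(q^2+1)(q+1)-(q^2+1)=q^3+q$ isotropic lines of $\bar E$ that are not spread elements. The total is $q^5+q^3+q^3+q=f_2$. If $\bar l$ is a point, it lies on $q+1$ isotropic lines of $\bar E$, only one of which is a spread element, so type II covers $l$. If $\bar l$ is a line but not a spread element, type II covers $l$ by definition. If $\bar l=D$ is a spread element, then $z\not\subseteq l$, so $l^\perp\not\subseteq z^\perp$; for a point $p\subseteq l^\perp$ outside $z^\perp$ we have $l\subseteq p^\perp\cap\hat D\subseteq U(p,D)$.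
\end{proof}

For $q=2$, $t=2$ this gives $40$ members of type I and $10$ of type II. Each member of type I has $6$ lines outside $z^\perp$, and there are $32\cdot15/2=240=40\cdot6$ isotropic lines outside $z^\perp$, so these lines are covered without overlap. In total $50$ subspaces replace $63$ points.

\begin{proof}[Proof of Theorem~\ref{thm:small}(b)]
Let $d=2t$, $t\ge2$, $n=d+2$. By Lemma~\ref{lem:lines}, $\mathcal T_t$ is a transversal, so $\operatorname{exc}(d+2,d)\ge\theta_{2t+2}-f_t$ by Lemma~\ref{lem:transversal}. We have $\theta_6-f_2=q^4-q^3+q^2+1>0$. In the step from $t-1$ to $t\ge3$ the difference grows by $(q^{2t+1}+q^{2t})-(q^{2t+1}+q^{t+1})=q^{2t}-q^{t+1}>0$.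
\end{proof}

The saving $\theta_6-f_2$ has leading term $q^4$ against $\theta_6\approx q^5$: this is the fraction $1/q$ of Theorem~\ref{thm:sharp}.

\section{The window lemma}\label{sec:window}

To disprove \eqref{eq:question} we need a saving for all large $n$. The plan is to fix subspaces $A_0\subseteq B_0$ of $V$ whose quotient $E=B_0/A_0$ has bounded dimension, and to look at a subspace $U$ only through this window, that is, at the image of $U\cap B_0$ in $E$. We give $B_0$ codimension $\ell-1$, so that the bottom $A$ of a middle interval in general position shows as a point of $E$ and the top $B$ as a subspace $M$ of dimension $d+1$. The codimension $m\ge1$ of $M$ in $E$ is a free parameter. A covering of the pairs $p\subseteq M$ in $E$ then pulls back to a transversal, with multiplicities that depend on the dimension of the covering subspace.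

\begin{definition}\label{def:cover}
Let $m,d\ge1$, $e=d+m+1$ and $E=\mathbb F_q^e$. An \emph{$(m,d)$-cover} is a set $\mathcal W$ of subspaces of $E$, of dimensions between $1$ and $d+1$, such that for every point $p$ and every subspace $M\supseteq p$ of dimension $d+1$ there is $W\in\mathcal W$ with $p\subseteq W\subseteq M$. Its \emph{cost} and its \emph{margin} are
\[
c(\mathcal W)=\sum_{W\in\mathcal W}q^{-(m-1)(\dim W-1)},\qquad
\beta(\mathcal W)=\theta_e\Big(1-\frac{q^{-m}}{q-1}\Big)-c(\mathcal W).
\]
\end{definition}

The set of all points is a cover of cost $\theta_e$. By Lemma~\ref{lem:lines}, $\mathcal T_t$ is a $(1,2t)$-cover of cost $f_t$. The margin is the \emph{saving} $\theta_e-c(\mathcal W)$ minus a \emph{loss} $\theta_eq^{-m}/(q-1)$, which pays for the intervals that the window does not show faithfully.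

\begin{lemma}\label{lem:window}
Let $\mathcal W$ be an $(m,d)$-cover and $n=2\ell+d$ with $\ell\ge m$. Then
\[
\operatorname{exc}(n,d)\ge q^{\ell(\ell+d)-d-m}\,\beta(\mathcal W).
\]
If $\beta(\mathcal W)>0$, then $\operatorname{exc}(n,d)\ge\varphi\,q^{-d-m}\beta(\mathcal W)\genfrac{[}{]}{0pt}{}{n}{\ell}$ for all such $n$, and the conclusion of Theorem~\ref{thm:main} holds for $(q,d)$.
\end{lemma}

\begin{proof}
Let $a=\ell-m\ge0$ and $b=\ell+d+1$. Fix $A_0\subseteq B_0\subseteq V$ with $\dim A_0=a$, $\dim B_0=b$. Then $B_0$ has codimension $\ell-1$, and we identify $B_0/A_0$, which has dimension $b-a=e$, with $E$. For $W\subseteq E$ let $\hat W\subseteq B_0$ be its preimage. Call $U\subseteq V$ \emph{generic} if $U\cap A_0=0$ and $U+B_0=V$, and let $W(U)$ be the image of $U\cap B_0$ in $E$. For generic $U$ the map $U\cap B_0\to W(U)$ is bijective and $\dim W(U)=\dim U-(\ell-1)$.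

\emph{Counting generic subspaces.} Fix $W\subseteq E$ of dimension $w$. A generic $U$ with $W(U)=W$ is obtained by choosing $X=U\cap B_0$, a complement of $A_0$ in $\hat W$, and then $U/X$, a complement of $B_0/X$ in $V/X$. The number of choices is $N_w=q^{aw+(b-w)(\ell-1)}$. Therefore
\[
N_1=q^{\ell-m+(\ell+d)(\ell-1)}=q^{\ell(\ell+d)-d-m},\qquad N_w=N_1q^{(a-\ell+1)(w-1)}=N_1q^{-(m-1)(w-1)},
\]
which explains the weights in the cost. Layer $\ell$ contains $\theta_eN_1$ generic subspaces.

\emph{The transversal.} An interval $[A,B]$ with $A$ not generic will be hit at $A$ itself, and one with $A$ and $B$ both generic through the cover. If $A$ is generic, then $B+B_0=V$, so $B$ can fail to be generic only by meeting $A_0$. For this case let $\mathcal C$ be the set of $C\subseteq V$ with $\dim C=\ell+1$, $C+B_0=V$ and $\dim(C\cap A_0)=1$. Let $T$ consist of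
\begin{enumerate}
\item[(1)] the non-generic subspaces of dimension $\ell$;
\item[(2)] the members of $\mathcal C$;
\item[(3)] the generic $U$ with $W(U)\in\mathcal W$.
\end{enumerate}
All these lie in the middle layers. To count $\mathcal C$, choose the point $x=C\cap A_0$ in $\theta_a$ ways. Then $C/x$ is an $\ell$-dimensional subspace of $V/x$ that is generic for the pair $A_0/x\subseteq B_0/x$, which has dimensions $a-1$, $b-1$, the same quotient $E$ and the same codimension $\ell-1$. The count above gives
\[
|\mathcal C|=\theta_a\theta_e\,q^{(a-1)+(b-2)(\ell-1)}=\theta_a\,q^{-\ell}\,\theta_eN_1\le\frac{q^{a-\ell}}{q-1}\,\theta_eN_1=\frac{q^{-m}}{q-1}\,\theta_eN_1 ,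
\]
and $\mathcal C$ is empty if $a=0$. Consequently
\[
|T|\le\Big(\genfrac{[}{]}{0pt}{}{n}{\ell}-\theta_eN_1\Big)+\frac{q^{-m}}{q-1}\,\theta_eN_1+N_1c(\mathcal W)=\genfrac{[}{]}{0pt}{}{n}{\ell}-N_1\beta(\mathcal W).
\]

\emph{$T$ meets every middle interval $[A,B]$.} By (1) we may assume that $A$ is generic; then $A\cap B_0$ is a point not contained in $A_0$.

Suppose that $B\cap A_0$ contains a point $x$, and let $C=A+x\in[A,B]$. As $A\cap A_0=0$, we have $\dim C=\ell+1$. Also $C+B_0=V$, so $\dim(C\cap B_0)=2$ and $C\cap B_0=(A\cap B_0)+x$. This line contains $x$ but is not contained in $A_0$, so $C\cap A_0=x$ and $C\in\mathcal C$.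

Suppose that $B\cap A_0=0$. Then $B$ is generic, and $p=W(A)\subseteq M=W(B)$ have dimensions $1$ and $d+1$. Take $W\in\mathcal W$ with $p\subseteq W\subseteq M$, let $w=\dim W$, and put $U=A+(B\cap\hat W)\in[A,B]$. Since $B\cap B_0\to M$ is bijective, $B\cap\hat W$ has dimension $w$ and maps onto $W$. Since $p\subseteq W$, the point $A\cap B_0$ lies in $\hat W$, so $A\cap(B\cap\hat W)=A\cap B_0$ and $\dim U=\ell+w-1$. The subspace $U$ is generic, because $U\cap A_0\subseteq B\cap A_0=0$ and $U+B_0\supseteq A+B_0=V$. Hence $\dim(U\cap B_0)=w$, so $U\cap B_0=B\cap\hat W$, $W(U)=W$, and $U\in T$ by (3).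

Lemma~\ref{lem:transversal} now gives the first inequality. The second follows from $q^{\ell(\ell+d)}\ge\varphi\genfrac{[}{]}{0pt}{}{n}{\ell}$, see \eqref{eq:gaussbound}, and the last claim follows from \eqref{eq:unit} with $n_0=d+2m$.
\end{proof}

For $m=\ell=1$ the window is all of $V$, and we are back in Section~\ref{sec:symplectic}. The covers found there already settle even $d$ unless $q=2$.

\begin{corollary}\label{cor:even}
For $q\ge3$ and even $d\ge4$ the conclusion of Theorem~\ref{thm:main} holds.
\end{corollary}

\begin{proof}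
Let $d=2t$ and $\beta_t=\beta(\mathcal T_t)=\theta_{2t+2}\frac{q^2-q-1}{q^2-q}-f_t$. We show $\beta_t>0$ for $t\ge2$. Expanding,
\begin{align*}
\theta_6\,(q^2-q-1)&=q^7-q^5-q^4-q^3-q^2-2q-1,\\
f_2\,(q^2-q)&=q^7-q^6+2q^5-2q^4+q^3-q^2,
\end{align*}
so $(q^2-q)\beta_2=q^5(q-3)+q^3(q-2)-2q-1\ge q^3-2q-1>0$ for $q\ge3$; the value at $q=3$ is $20$. For $t\ge3$ use $\theta_{2t+2}-\theta_{2t}=q^{2t}(q+1)$ and $(q+1)(q^2-q-1)=q^3-2q-1$:
\[
\beta_t-\beta_{t-1}=q^{2t-1}\Big(\frac{q^3-2q-1}{q-1}-q^2\Big)-q^{t+1}=q^{2t-1}\,\frac{q^2-2q-1}{q-1}-q^{t+1}>0,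
\]
because $q^2-2q-1\ge q-1$ for $q\ge3$, and $2t-1>t+1$.
\end{proof}

Our covers exist only for special values of $d$. The next lemma passes to larger $d$ without changing the saving.

\begin{lemma}\label{lem:padding}
Let $\mathcal W'$ be an $(m,d')$-cover in $E'=\mathbb F_q^{e'}$, let $r\ge0$, $d=d'+r$, $e=e'+r$, and embed $E'$ in $E=\mathbb F_q^e$. Then $\mathcal W'$ together with all points of $E$ outside $E'$ is an $(m,d)$-cover $\mathcal W$, and $\theta_e-c(\mathcal W)=\theta_{e'}-c(\mathcal W')$.
\end{lemma}

\begin{proof}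
Let $p\subseteq M$, $\dim M=d+1$. If $p\not\subseteq E'$, then $p\in\mathcal W$. Otherwise $\dim(M\cap E')\ge d+1-r=d'+1$, so there is $M'$ of dimension $d'+1$ with $p\subseteq M'\subseteq M\cap E'$, and $\mathcal W'$ has a member between $p$ and $M'$. The added points cost $\theta_e-\theta_{e'}$.
\end{proof}

Padding multiplies the loss by about $q^r$, and with $m=1$ this is fatal. Indeed $f_t\ge q^{2t+1}+q^{2t-1}+\dots+q$, so the saving of $\mathcal T_t$ is at most $q^{2t}+q^{2t-2}+\dots+1<q^{2t+2}/(q^2-1)$, which is less than the loss $\theta_{2t+3}/(q^2-q)$ after padding by $r=1$. For $q=2$ and $m=1$ the loss is $\theta_e/2$, and $f_t>2^{2t+1}>\theta_{2t+2}/2$, so the margin is negative even without padding. Both odd $d$ and $q=2$ call for covers with larger $m$, where the loss is small.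

\section{Covers of arbitrary codimension}\label{sec:field}

To see what to generalize, write the members of type I in coordinates. Let $S=K^2$, let $\gamma(x,y)=\operatorname{Tr}(x_0y_1-x_1y_0)$, and give $\mathbb F_q\times\mathbb F_q\times S$ the form $\omega\big((\alpha,\zeta,x),(\alpha',\zeta',x')\big)=\alpha\zeta'-\alpha'\zeta-\gamma(x,x')$. For $z=\langle(0,1,0)\rangle$ the hyperplane $z^\perp$ is $\{\alpha=0\}$. For $p=\langle(1,\zeta_0,x)\rangle$ a vector $(0,\zeta',y')$ is orthogonal to $p$ if and only if $\zeta'=\gamma(x,y')$. Thus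
\[
U(p,D)=\langle(1,\zeta_0,x)\rangle+\{(0,\gamma(x,y'),y'):y'\in D\}.
\]
This formula makes sense without $\omega$. We replace the point $z$ by a space $Z$ of dimension $m$ and let $\gamma$ take values in $Z$.

Let $m\ge1$, $k\ge2$, $d=k(m+1)$, $Q=q^k$, $K=\mathbb F_Q$. Put $S=K^{m+1}$, so $\dim_{\mathbb F_q}S=d$, put $Z=\mathbb F_q^m$, and let
\[
E=\mathbb F_q\times Z\times S,\qquad H_0=0\times Z\times S .
\]
Then $\dim E=e=d+m+1$. We identify $Z$ with $0\times Z\times0$ and $H_0/Z$ with $S$. For $x=(x_0,\dots,x_m)$ and $y=(y_0,\dots,y_m)$ in $S$ define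
\[
\gamma(x,y)=\big(\operatorname{Tr}(x_0y_j-x_jy_0)\big)_{j=1}^m\in Z .
\]
The map $\gamma$ is $\mathbb F_q$-bilinear.

\begin{lemma}\label{lem:gamma}
\begin{enumerate}
\item[(a)] $\gamma$ vanishes on $D\times D$ for every spread element $D$.
\item[(b)] If $y_0\ne0$ and $D=Ky$, the map $S\to\operatorname{Hom}_{\mathbb F_q}(D,Z)$, $x\mapsto\gamma(x,\cdot)|_D$, is onto.
\item[(c)] Every $\mathbb F_q$-subspace $N\subseteq S$ of codimension at most $m$ contains a spread element.
\end{enumerate}
\end{lemma}

\begin{proof}
(a) For $x=\lambda y$ and $x'=\lambda'y$ we have $x_0x'_j-x_jx'_0=\lambda\lambda'(y_0y_j-y_jy_0)=0$.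

(b) The vector $x$ is in the kernel if and only if $\operatorname{Tr}(\lambda(x_0y_j-x_jy_0))=0$ for all $\lambda\in K$ and all $j$, that is, $x_0y_j=x_jy_0$ for all $j$. As $y_0\ne0$, this says $x=(x_0/y_0)y\in D$. So the image has dimension $d-k=km=\dim\operatorname{Hom}(D,Z)$.

(c) Let $\lambda_1,\dots,\lambda_k$ be a basis of $K$ over $\mathbb F_q$. The subspace $\bigcap_{i}\lambda_i^{-1}N$ has codimension at most $km<d$. A nonzero $y$ in it satisfies $\lambda_iy\in N$ for all $i$, so $Ky\subseteq N$.
\end{proof}

The condition $y_0\ne0$ in (b) is needed when $m\ge2$: if $y_0=0$, the kernel is $\{x_0=0\}$ and the image has dimension only $k$.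

For $x\in S$ and an $\mathbb F_q$-subspace $N\subseteq S$ let $\Gamma_x(N)=\{(0,\gamma(x,y'),y'):y'\in N\}\subseteq H_0$. For $(\zeta_0,x)\in Z\times S$ and a spread element $D$ let
\[
W(\zeta_0,x;D)=\langle(1,\zeta_0,x)\rangle+\Gamma_x(D),\qquad\dim W(\zeta_0,x;D)=k+1 .
\]
This subspace determines $D$, the image of its intersection with $H_0$ in $S$. Its vectors with first coordinate $1$ are the $q^k$ vectors $(1,\zeta_0+\gamma(x,y),x+y)$, $y\in D$, and by (a) $\Gamma_{x+y}(D)=\Gamma_x(D)$. So each such subspace arises from exactly $q^k$ pairs $(\zeta_0,x)$. The cover $\mathcal W$ is the union of three families.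
\begin{enumerate}
\item[$\mathcal W_1$:] all $W(\zeta_0,x;D)$. There are $q^{m+d-k}\,\frac{Q^{m+1}-1}{Q-1}$ of them, each of cost $q^{-(m-1)k}$. As $m+d=e-1$,
\[
c(\mathcal W_1)=q^{e-1}Q^{-m}\,\frac{Q^{m+1}-1}{Q-1}=q^{e-1}\big(1+Q^{-1}+\dots+Q^{-m}\big)<q^{e-1}\,\frac Q{Q-1}.
\]
\item[$\mathcal W_2$:] all points $\langle(0,\zeta,y)\rangle$ with $y_0=0$. They are the points of a subspace of dimension $e-1-k$, so $c(\mathcal W_2)=\theta_{e-1-k}=\frac{q^{e-1}}{Q(q-1)}-\frac1{q-1}$.
\item[$\mathcal W_3$:] all lines $W\subseteq H_0$ with $\dim(W\cap Z)=1$. Choose the point $\xi=W\cap Z$, then a point of $H_0/\xi$ outside $Z/\xi$; this gives $\theta_m(\theta_{m+d-1}-\theta_{m-1})=\theta_m\,q^{m-1}\theta_d$ lines, each of cost $q^{-(m-1)}$. So $c(\mathcal W_3)=\theta_m\theta_d<\frac{q^{e-1}}{(q-1)^2}$.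
\end{enumerate}

The source of the saving is visible here. The family $\mathcal W_1$ costs slightly more than the $q^{e-1}$ points outside $H_0$ and, by (c), does their job. By (b) it also serves most pairs $p\subseteq M$ with $p\subseteq H_0$ at no extra cost, so that most of the $\theta_{e-1}$ points of $H_0$ are saved. The families $\mathcal W_2$ and $\mathcal W_3$ deal with the exceptions. The relation $d=k(m+1)$ serves both purposes: it is the dimension count in (b), and it makes the leading term of $c(\mathcal W_1)$ equal to $q^{e-1}$.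

\begin{proposition}\label{prop:cover}
$\mathcal W=\mathcal W_1\cup\mathcal W_2\cup\mathcal W_3$ is an $(m,d)$-cover, and
\begin{equation}\label{eq:eta}
\theta_e-c(\mathcal W)>q^{e-1}\eta,\qquad\text{where}\quad\eta=\frac{q-2}{(q-1)^2}-\frac1{Q-1}-\frac1{Q(q-1)} .
\end{equation}
\end{proposition}

\begin{proof}
Let $p\subseteq M$ with $\dim M=d+1$.

\emph{Case 1: $p=\langle(1,\zeta_0,x)\rangle$.} Then $M\not\subseteq H_0$, so $M\cap H_0$ has dimension $d$ and codimension $m$ in $H_0$. It meets $\Gamma_x(S)\cong S$ in a subspace $\Gamma_x(N)$ with $N$ of codimension at most $m$ in $S$. By (c), $N$ contains a spread element $D$, and $p\subseteq W(\zeta_0,x;D)\subseteq M$.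

In the remaining cases $p=\langle(0,\zeta,y)\rangle\subseteq H_0$.

\emph{Case 2: $y_0=0$.} Then $p\in\mathcal W_2$.

\emph{Case 3: $y_0\ne0$ and $M\cap Z\ne0$.} For a point $\xi\subseteq M\cap Z$, the line $p+\xi\subseteq M$ meets $Z$ in $\xi$, because $p\not\subseteq Z$. So it belongs to $\mathcal W_3$.

\emph{Case 4: $y_0\ne0$ and $M\cap Z=0$.} Since $\dim M+\dim Z>\dim H_0$, we have $M\not\subseteq H_0$. So $M\cap H_0$ has dimension $d$ and is a complement of $Z$ in $H_0$: there is a linear map $\mu\colon S\to Z$ with $M\cap H_0=\{(0,\mu(y'),y'):y'\in S\}$, and $\mu(y)=\zeta$. Let $D=Ky$. By (b) there is $x\in S$ with $\gamma(x,\cdot)|_D=\mu|_D$, so $p\subseteq\Gamma_x(D)\subseteq M$. Fix a vector $(1,\zeta_1,x_1)\in M$. Adding $(0,\mu(x-x_1),x-x_1)\in M$ gives a vector $(1,\zeta_0,x)\in M$. Then $p\subseteq W(\zeta_0,x;D)\subseteq M$.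

For \eqref{eq:eta}, write $\theta_e=q^{e-1}\frac q{q-1}-\frac1{q-1}$ and subtract the three costs. The terms $\frac1{q-1}$ cancel, and
\[
\frac q{q-1}-\frac Q{Q-1}-\frac1{Q(q-1)}-\frac1{(q-1)^2}=\frac1{q-1}-\frac1{(q-1)^2}-\frac1{Q-1}-\frac1{Q(q-1)}=\eta.\qedhere
\]
\end{proof}

\begin{example}\label{ex:44}
Let $q=d=4$, $k=2$, $m=1$, $e=6$. Then $c(\mathcal W)=4^5\big(1+\frac1{16}\big)+\theta_3+\theta_4=1088+21+85=1194$, while $\theta_6\big(1-\frac1{12}\big)=1365\cdot\frac{11}{12}=1251.25$. The margin is $57.25$. With $\ell=\frac n2-2\ge1$ the exponent in Lemma~\ref{lem:window} is $\ell(\ell+4)-5=n^2/4-9$, which proves \eqref{eq:fourfour}. (The cover $\mathcal T_2$, of cost $f_2=1156$, is cheaper in this instance; the merit of $\mathcal W$ is that it exists for every $m$.)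
\end{example}

\section{Odd $d$, and the sharp first-order term}\label{sec:parameters}

The relative saving $\eta$ depends on $q$ and $k$ but not on $m$, while the relative loss decays like $q^{-m}$. This leaves room for padding.

\begin{lemma}\label{lem:criterion}
Let $d=k(m+1)+r$ with $k\ge2$, $m\ge1$, $r\ge0$, and let $\eta$ be as in \eqref{eq:eta} with $Q=q^k$. If $(q-1)^2\eta\ge q^{r+1-m}$, the conclusion of Theorem~\ref{thm:main} holds for $(q,d)$.
\end{lemma}

\begin{proof}
Pad the $(m,k(m+1))$-cover of Proposition~\ref{prop:cover} by Lemma~\ref{lem:padding} to an $(m,d)$-cover $\mathcal W$. With $e=d+m+1$,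
\[
\theta_e-c(\mathcal W)>q^{e-r-1}\eta\ge\frac{q^{e-m}}{(q-1)^2}>\theta_e\,\frac{q^{-m}}{q-1}.
\]
So $\beta(\mathcal W)>0$, and Lemma~\ref{lem:window} applies.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:main}]
Even $d$ is covered by Corollary~\ref{cor:even}. Let $d\ge7$ be odd and write $d=2(m+1)+1$ with $m\ge2$, so $k=2$, $r=1$ and $q^{r+1-m}\le1$. For $Q=q^2$,
\[
(q-1)^2\eta=q-2-\frac{q-1}{q+1}-\frac{q-1}{q^2}.
\]
For $q=4$ this equals $2-\frac35-\frac3{16}=\frac{97}{80}>1$, and for $q\ge5$ it exceeds $q-3-\frac1q>1$. Lemma~\ref{lem:criterion} applies.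
\end{proof}

The value $d=5$ escapes because its only decomposition with $k\ge2$ is $k=2$, $m=r=1$, where the criterion asks for $(q-1)^2\eta\ge q$, whereas $(q-1)^2\eta<q-2$.

\begin{proof}[Proof of Theorem~\ref{thm:small}(a) for $q=3$]
Even $d\ge4$ is covered by Corollary~\ref{cor:even}. For odd $d$ use Lemma~\ref{lem:criterion}, with $(q-1)^2\eta=1-\frac4{Q-1}-\frac2Q$. For $d=9$ take $k=3$, $m=2$, $r=0$; then $Q=27$ and $1-\frac4{26}-\frac2{27}>0.77>\frac13=3^{r+1-m}$. For odd $d\ge11$ take $k=2$, $r=1$, $m=(d-3)/2\ge4$; then $Q=9$ and $1-\frac12-\frac29=\frac5{18}>\frac19\ge3^{r+1-m}$.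
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:sharp}]
The upper bound is in Proposition~\ref{prop:upper}. For $q\le6$ the lower bound follows from \eqref{eq:trivial}, since $\frac1q-\frac6{q^2}\le0$. Let $q\ge7$, and take the cover $\mathcal W$ of Proposition~\ref{prop:cover} with $m=1$, $k=d/2\ge2$, $e=d+2$. The loss is $\theta_e\frac{q^{-1}}{q-1}<\frac{q^{d+1}}{(q-1)^2}$, and $Q\ge q^2$, so \eqref{eq:eta} gives
\[
\frac{\beta(\mathcal W)}{q^{d+1}}>\eta-\frac1{(q-1)^2}\ge\frac1{q-1}-\frac2{(q-1)^2}-\frac1{q^2-1}-\frac1{q^2(q-1)} .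
\]
The three subtracted terms, each multiplied by $q^2$, decrease in $q$, and at $q=7$ they add up to $\frac{49}{18}+\frac{49}{48}+\frac16<4$. Hence $\beta(\mathcal W)>q^{d+1}\big(\frac1q-\frac4{q^2}\big)>0$. Since $n\ge d+2$ means $\ell\ge1=m$, Lemma~\ref{lem:window} and \eqref{eq:phi} give
\[
\frac{\operatorname{exc}(n,d)}{\genfrac{[}{]}{0pt}{}{n}{\ell}}\ge\Big(\frac1q-\frac4{q^2}\Big)\Big(1-\frac1q-\frac1{q^2}\Big)\ge\frac1q-\frac5{q^2}-\frac1{q^3}\ge\frac1q-\frac6{q^2}.\qedhere
\]
\end{proof}

\section{The field with two elements}\label{sec:two}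

For $q=2$ we have $\eta<0$: the family $\mathcal W_3$ costs nearly $2^{e-1}$ when $m$ is large, as much as all points of $H_0$. The cost $\theta_m\theta_d$ suggests the remedy. The lines in $\mathcal W_3$ are lifts of the $\theta_d$ points of $S=H_0/Z$. If $\dim(M\cap Z)=1$, the image of $M\cap H_0$ in $S$ contains a hyperplane, so we face the point--hyperplane problem of Section~\ref{sec:symplectic} inside $S$, and the points of $S$ can be replaced by a set $\mathcal T_t$. The pairs with $\dim(M\cap Z)\ge2$ are served by a separate, cheaper family. We need the following estimate for $q=2$: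
\begin{equation}\label{eq:f2}
f_t\le\tfrac23\,4^{t+1}+2^{t+2}\qquad(t\ge1).
\end{equation}
It holds for $f_1=15$ and $f_2=50$, where the right side exceeds $18$ and $58$. The inductive step is the identity $\frac234^t+2^{t+1}+2^{2t+1}+2^{t+1}=\frac234^{t+1}+2^{t+2}$.

\begin{proof}[Proof of Theorem~\ref{thm:small}(a) for $q=2$]
Let $d\ge60$ and write $d=d'+r$ with $d'=6(m+1)$ and $0\le r\le5$; then $m\ge9$. Use the setting of Section~\ref{sec:field} with $k=6$, $Q=64$, and $d'$, $e'=d'+m+1$ in place of $d$, $e$. Let $d'=2t+2$, fix a nondegenerate alternating form on $S\cong\mathbb F_2^{d'}$, and let $\mathcal T_t$ be as in Proposition~\ref{prop:T}; its members have dimension $v=t+1$. For $Y\subseteq S$ let $\hat Y\subseteq H_0$ be its preimage. Replace $\mathcal W_3$ by the following two families.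
\begin{enumerate}
\item[$\mathcal W_3'$:] all $W\subseteq H_0$ with $\dim(W\cap Z)=1$ whose image in $S$ belongs to $\mathcal T_t$. Given the image $Y$, choose the point $\xi=W\cap Z$ and then the complement $W/\xi$ of $Z/\xi$ in $\hat Y/\xi$. This gives $\theta_m2^{(m-1)v}$ subspaces of dimension $v+1$, each of cost $2^{-(m-1)v}$. So $c(\mathcal W_3')=\theta_mf_t$.
\item[$\mathcal W_3''$:] all $3$-dimensional $W\subseteq H_0$ with $\dim(W\cap Z)=2$. Choose $X=W\cap Z$ and then a point of $H_0/X$ outside $Z/X$. This gives $\genfrac{[}{]}{0pt}{}{m}{2}2^{m-2}\theta_{d'}$ subspaces, each of cost $2^{-2(m-1)}$. So $c(\mathcal W_3'')=\genfrac{[}{]}{0pt}{}{m}{2}2^{-m}\theta_{d'}$.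
\end{enumerate}

We claim that $\mathcal W'=\mathcal W_1\cup\mathcal W_2\cup\mathcal W_3'\cup\mathcal W_3''$ is an $(m,d')$-cover. In the proof of Proposition~\ref{prop:cover} only Case 3 used $\mathcal W_3$, so let $p=\langle(0,\zeta,y)\rangle\subseteq M$ with $y_0\ne0$, $\dim M=d'+1$ and $M\cap Z\ne0$. If $\dim(M\cap Z)\ge2$, take a line $X\subseteq M\cap Z$; then $p+X\subseteq M$ belongs to $\mathcal W_3''$. Let $\dim(M\cap Z)=1$. As $\dim(M\cap H_0)\ge d'$, the image of $M\cap H_0$ in $S$ has dimension at least $d'-1$ and contains $y$, so it contains a hyperplane of $S$ through $y$. By Lemma~\ref{lem:lines} there is $Y\in\mathcal T_t$ with $y\in Y$ and $Y$ contained in that image. Then $W=M\cap\hat Y$ maps onto $Y$, satisfies $W\cap Z=M\cap Z$, and $p\subseteq W\subseteq M$. So $W\in\mathcal W_3'$, and the claim is proved.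

Now the costs, in units of $2^{e'-1}=2^{m+d'}$. By \eqref{eq:f2}, $f_t\le\frac232^{d'}+2^{d'/2+1}$, and $\theta_m<2^m$, so $c(\mathcal W_3')<2^{e'-1}\big(\frac23+2^{1-d'/2}\big)$. Next $\genfrac{[}{]}{0pt}{}{m}{2}=\frac13(2^m-1)(2^{m-1}-1)<\frac132^{2m-1}$, so $c(\mathcal W_3'')<\frac132^{2m-1}2^{-m}2^{d'}=\frac162^{e'-1}$. Finally $c(\mathcal W_1)<\frac{64}{63}2^{e'-1}$, $c(\mathcal W_2)=\frac1{64}2^{e'-1}-1$ and $\theta_{e'}=2\cdot2^{e'-1}-1$. Hence
\[
\theta_{e'}-c(\mathcal W')>2^{e'-1}\Big[2-\frac{64}{63}-\frac1{64}-\frac23-\frac16-2^{1-d'/2}\Big]=2^{e'-1}\Big[\frac16-\frac1{63}-\frac1{64}-2^{1-d'/2}\Big].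
\]
Since $\frac16-\frac2{63}=\frac18+\frac5{504}$ and $2^{1-d'/2}\le2^{-29}$, the bracket exceeds $\frac18$. This is the reason for taking $k$ as large as $6$: of the saving only $\frac16$ survives $\mathcal W_3'$ and $\mathcal W_3''$, and the two terms of order $1/Q$ must not consume it.

Pad $\mathcal W'$ to an $(m,d)$-cover $\mathcal W$ by Lemma~\ref{lem:padding}, with $e=e'+r$. Because $m\ge9\ge r+4$,
\[
\theta_e-c(\mathcal W)>2^{e-r-4}\ge2^{e-m}>\theta_e\,2^{-m}.
\]
So $\beta(\mathcal W)>0$, and Lemma~\ref{lem:window} completes the proof for $q=2$. The last sentence of Theorem~\ref{thm:small}(a) follows by combining the cases $q=2$ and $q=3$ with Theorem~\ref{thm:main}.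
\end{proof}

\begin{thebibliography}{1}
\bibitem{PT} Bal\'azs Patk\'os, Casey Tompkins, \emph{Forbidden subposet problems in the linear lattice}, arXiv:2609.37748 (2026).
\end{thebibliography}
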